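# Many points on one sphere over $\mathbb F_p$: number fields of large degree and a localized restriction exponent

## 1. Nine points and a hyperbola over $\mathbb F_{13}$

Let $p=13$, $Q(x,y)=xy$ on $\mathbb F_{13}^2$, and $\chi(t)=e^{2\pi i t/13}$. The bilinear form attached to $Q$ is
$$B\big((x,y),(\xi,\eta)\big)=Q(x+\xi,y+\eta)-Q(x,y)-Q(\xi,\eta)=x\eta+y\xi .$$
Take the nine points $F=\{-1,0,1\}^2$ and $g=1_F$, and consider $\widehat g(\xi,\eta)=\sum_{x,y}g(x,y)\chi(-x\eta-y\xi)$. The sum factors:
$$\widehat g(\xi,\eta)=D(\xi)D(\eta),\qquad D(t)=1+2\cos(2\pi t/13).$$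
Since $D(-t)=D(t)$, six values suffice:
$$D(1)\approx2.771,\quad D(2)\approx2.136,\quad D(3)\approx1.241,\quad D(4)\approx0.291,\quad D(5)\approx-0.497,\quad D(6)\approx-0.942 .$$

How large is $\widehat g$ in mean square on the hyperbola $S_2=\{\xi\eta=2\}$, which has twelve points? Modulo $13$ we have $1\cdot2=2$, $3\cdot5=15=2$, $4\cdot7=28=2$ and $7=-6$. So, up to sign, the points of $S_2$ pair $1$ with $2$, $3$ with $5$, and $4$ with $6$, and each pair accounts for four points. Hence
$$\sum_{S_2}|\widehat g|^2=4\big(D(1)^2D(2)^2+D(3)^2D(5)^2+D(4)^2D(6)^2\big)\approx4(35.03+0.38+0.08)\approx142.0,$$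
and
$$\frac{\frac1{12}\sum_{S_2}|\widehat g|^2}{\sum|g|^2}\approx\frac{142.0}{12\cdot9}\approx1.31 .$$

For comparison, a point mass $g=\delta_0$ has $\widehat g\equiv1$ and ratio exactly $1$. The nine points do better, and one sees why: four of the twelve points carry about $140.1$ of the total $142.0$. These are $\pm(1,2)$ and $\pm(2,1)$, the reductions of the small *integer* solutions of $\xi\eta=2$. The set $F$ consists of small vectors, the four points are small vectors, so the phases $x\eta+y\xi$ are small and nothing cancels.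

Can such a gain be a fixed power of $p$ as $p\to\infty$, when the test function may live on about $p$ points of the plane? That is the planar case of the question below.

## 2. The localized restriction exponent

**Setting.** Let $m\ge1$, $p$ an odd prime, and $Q$ a nondegenerate quadratic form on $\mathbb F_p^{2m}$ with bilinear form $B(x,y)=Q(x+y)-Q(x)-Q(y)$, which is symmetric and nondegenerate. Put $\chi(t)=e^{2\pi i t/p}$. For $j\in\mathbb F_p^\times$ let $S_j=\{x:Q(x)=j\}$, with normalized counting measure $d\sigma_j$, so that $\|h\|^2_{L^2(S_j,d\sigma_j)}=|S_j|^{-1}\sum_{\xi\in S_j}|h(\xi)|^2$. For $g:\mathbb F_p^{2m}\to\mathbb C$ put $\widehat g(\xi)=\sum_xg(x)\chi(-B(x,\xi))$ and $\|g\|_2^2=\sum_x|g(x)|^2$.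

**Definition.** For $0\le\vartheta\le2m$ the localized restriction exponent is
$$\Lambda_{S_j}(\vartheta)=\log_p\ \sup\left\{\frac{\|\widehat g\|_{L^2(S_j,d\sigma_j)}}{\|g\|_2}:\ g\ne0,\ |\operatorname{supp}g|\le p^{\vartheta}\right\}. \tag{1}$$

Equivalently, $p^{\Lambda_{S_j}(\vartheta)}$ is the largest norm $N(F)$ of $g\mapsto\widehat g|_{S_j}$ from $L^2(F)$ to $L^2(S_j,d\sigma_j)$, over nonempty $F$ with $|F|\le p^\vartheta$. The adjoint of this operator is $f\mapsto(f\,d\sigma_j)^\vee|_F$, where $(f\,d\sigma_j)^\vee(x)=|S_j|^{-1}\sum_{\xi\in S_j}f(\xi)\chi(B(x,\xi))$, so the extension operator restricted to such $F$ has the same exponent. Section 1 says that for $p=13$, $Q=xy$ and $\vartheta=\log_{13}9\approx0.86$ we have $\Lambda_{S_2}(\vartheta)\ge\frac12\log_{13}1.31>0$.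

**The two cheapest test functions.** Let $m=1$; then $|S_j|=p\mp1$, see (4) below. The point mass $\delta_0$ gives ratio $1$. Next take any $F$ with $|F|=\lfloor p^\vartheta\rfloor$, any $\xi_0\in S_j$, and $g(x)=1_F(x)\chi(B(x,\xi_0))$. Then $\widehat g(\xi_0)=|F|$, so the squared ratio is at least $\frac{|F|^2}{|S_j||F|}\ge\frac{p^\vartheta/2}{2p}$. Hence
$$\Lambda_{S_j}(\vartheta)\ge\max\{0,\tfrac{\vartheta-1}2\}-\log_p2\qquad(m=1).$$
So with about $p$ points one can just afford to "see" one point of $S_j$. Define in general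
$$\Phi_m(\vartheta)=\max\left\{0,\min\left\{\frac{\vartheta-m}2,\frac12\right\}\right\},\qquad0\le\vartheta\le2m. \tag{2}$$
For $m=1$ this is the lower bound just found, up to $\log_p2$. The question, from Thang Pham and Boqing Xue, "Sharp spherical extension theorem in $\mathbb F_q^{2m}$ and applications", arXiv:2609.39876 (2026), asks whether nothing better is possible up to $p^{\varepsilon}$.

**Problem.** Prove or disprove: fix $m\ge1$. For every $\varepsilon>0$ there is $p_0(m,\varepsilon)$ such that for every odd prime $p\ge p_0(m,\varepsilon)$ and every nondegenerate quadratic form $Q$ on $\mathbb F_p^{2m}$,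
$$\sup_{j\in\mathbb F_p^\times}\Lambda_{S_j}(\vartheta)\le\Phi_m(\vartheta)+\varepsilon,\qquad0\le\vartheta\le2m. \tag{3}$$

**Facts on quadratic forms.** Write $\mathbb H(x,y)=xy$ on $\mathbb F_p^2$ and let $N$ be the norm form of $\mathbb F_{p^2}/\mathbb F_p$. Up to isometry there are exactly two nondegenerate forms on $\mathbb F_p^{2m}$: the plus type $\mathbb H^m$ and the minus type $N\oplus\mathbb H^{m-1}$. Put $\eta_Q=+1$ or $-1$ accordingly. For $s\ne0$ we have $\sum_{x,y}\chi(sxy)=p$ and $\sum_{z\in\mathbb F_{p^2}}\chi(sN(z))=1+(p+1)\sum_{t\ne0}\chi(st)=-p$, because the norm $\mathbb F_{p^2}^\times\to\mathbb F_p^\times$ is $(p+1)$-to-one. Multiplying,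
$$\sum_\xi\chi(sQ(\xi))=\eta_Qp^m\quad(s\ne0),\qquad|S_j|=\frac1p\sum_{s,\xi}\chi(s(Q(\xi)-j))=p^{2m-1}-\eta_Qp^{m-1}. \tag{4}$$

Isometric forms have the same exponents. If $Q'=Q\circ A$ with $A$ linear and bijective, then $B'(x,y)=B(Ax,Ay)$, and substituting $x=Ax'$ in the transform gives
$$\widehat g(A\xi)=\sum_{x'}g(Ax')\chi(-B'(x',\xi)),$$
the transform of $g\circ A$ with respect to $B'$. Since $S_j(Q')=A^{-1}S_j(Q)$ and $g\mapsto g\circ A$ preserves support sizes and $\|\cdot\|_2$, the two suprema agree. So we may always use normal forms.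

**Theorem 1.** Let $\Delta=1$, or let $\Delta>1$ be the discriminant of a real quadratic field. There is $\tau_0=\tau_0(\Delta)\ge1$, independent of $m,p,Q,\vartheta$, such that with $c_0=1/(8\tau_0)$ the following holds for every $m\ge1$, every odd prime $p$ and every $\vartheta\in[m,m+1)$ with $(m+1-\vartheta)\log p\ge4\tau_0$. If $\Delta=1$ and $Q$ is of plus type, or if $\Delta>1$, $p$ is inert in $\mathbb Q(\sqrt\Delta)$ and $Q$ is of minus type, then
$$\sup_{j\ne0}\Lambda_{S_j}(\vartheta)\ \ge\ \frac{\vartheta-m}2+c_0(m+1-\vartheta)=\Phi_m(\vartheta)+c_0(m+1-\vartheta).$$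

**The answer to the Problem is no, for every $m\ge1$.** Take $\Delta=1$, $\vartheta=m$, $\varepsilon=c_0/2$. For every prime $p\ge e^{4\tau_0}$ and $Q=\mathbb H^m$, Theorem 1 gives $\sup_j\Lambda_{S_j}(m)\ge c_0>\varepsilon=\Phi_m(m)+\varepsilon$. So no $p_0(m,\varepsilon)$ exists.

**Theorem 2 (complements, not needed for the disproof).** Let $\Psi_m(\vartheta)=\max\{0,\min\{\frac{\vartheta-m}2+\frac14,\frac12\}\}$.

1. For all $m$, odd $p$, $Q$, $j\ne0$, $\vartheta$: $\Lambda_{S_j}(\vartheta)\le\Psi_m(\vartheta)+\log_p2$. Hence (3) is true, uniformly, for $\vartheta\in[0,m-\frac12]\cup[m+1,2m]$.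
2. $\Lambda_{S_j}(\vartheta)$ does not depend on $j\in\mathbb F_p^\times$. So Theorem 1 holds for every single $j\ne0$.
3. For $p,Q$ as in Theorem 1, if $p\ge e^{4\tau_0}$ and $m-2c_0<\vartheta\le m$, then $\sup_j\Lambda_{S_j}(\vartheta)\ge c_0-\frac{m-\vartheta}2-\frac12\log_p3$. The first two terms have positive sum, while $\Phi_m(\vartheta)=0$.

Consequently, for plus type, at each $\vartheta\in(m-2c_0,m+1)$ the inequality (3) fails for some $\varepsilon=\varepsilon(\vartheta)>0$ and all large $p$, while on $[0,m-\frac12]\cup[m+1,2m]$ it holds. For $p,Q$ as in Theorem 1 and $\vartheta\in[m,m+1)$ with $(m+1-\vartheta)\log p\ge4\tau_0$,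
$$c_0(m+1-\vartheta)\le\sup_j\Lambda_{S_j}(\vartheta)-\Phi_m(\vartheta)\le\tfrac12(m+1-\vartheta)+\log_p2. \tag{5}$$
The arguments below do not settle the range $(m-\frac12,m-2c_0]$, and they do not give a constant for minus-type forms that is uniform over all $p$.

## 3. Integer boxes, the divisor bound, and subfields

Stay with $m=1$, $Q=\mathbb H$, $\vartheta=1$. To beat $\Phi_1(1)=0$ by a power of $p$, imitate Section 1. Suppose $F\subset\mathbb F_p^2$ and $T\subset S_j$ satisfy $\operatorname{Re}\chi(B(x,\xi))\ge1/\sqrt2$ for all $x\in F$, $\xi\in T$. Then $g=1_F$ has $|\widehat g|\ge|F|/\sqrt2$ on $T$, so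
$$\frac{\|\widehat g\|^2_{L^2(S_j)}}{\|g\|_2^2}\ge\frac{|T|\,|F|}{2|S_j|}. \tag{6}$$
With $|F|\approx p\approx|S_j|$ the gain is $|T|$, and we want $|T|\ge p^c$.

**The natural choice.** Let $F$ be the reduction of the integer box $|x|\le A$, $|y|\le A'$, with integers $A,A'\ge1$ and $p/2\le|F|=(2A+1)(2A'+1)\le p$. Let $T$ be the set of points of $S_j$ having integer representatives with $|\eta|\le p/(16A)$, $|\xi|\le p/(16A')$. Then $|x\eta+y\xi|\le p/8$, the phase is at most $\pi/4$, and (6) applies.

**Where it stops.** We have $(2A+1)(2A'+1)\le9AA'$, so $AA'\ge p/18$, and any point of $T$ satisfies $|\xi\eta|\le p^2/(256AA')\le18p/256<p/2$. Two points of $T$ have integer products that are congruent modulo $p$ and differ by less than $p$, so the products are *equal* to one integer $z\ne0$. Thus $|T|$ is at most the number of integer solutions of $\xi\eta=z$, which is twice the number of divisors of $|z|$. By the classical divisor bound this is at most $C_\delta p^\delta$ for each $\delta>0$. The gain supplied by (6) is $p^{o(1)}$.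 In $\mathbb Z$ the equation $\xi\eta=z$ has too few small solutions.

**What a subfield would do.** The obstruction is arithmetic, as one sees over $L=\mathbb F_{q^2}$ with $q$ odd. Let $\psi=\chi_0\circ\mathrm{Tr}_{L/\mathbb F_q}$ with $\chi_0$ a nontrivial additive character of $\mathbb F_q$, choose $\theta\in L^\times$ of trace $0$, and put $F=(\theta\mathbb F_q)^2$, $T=\{(t,j/t):t\in\mathbb F_q^\times\}$ with $j\in\mathbb F_q^\times$. For $x\in F$, $\xi\in T$ we have $B(x,\xi)\in\theta\mathbb F_q$, so $\psi(B(x,\xi))=1$ and $\widehat{1_F}=|F|=q^2$ on $T$. The squared ratio is at least $\frac{(q-1)q^4}{(q^2-1)q^2}=\frac{q^2}{q+1}\ge\frac34q$. In terms of the field size $P=q^2$: the support has exactly $P$ points, and the squared ratio is about $P^{1/2}$. But $\mathbb F_p$ has no proper subfield. We need a substitute for the small, multiplicatively rich set $\mathbb F_q$ inside $\mathbb F_p$.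

## 4. Exchanging $\mathbb Z$ for a ring of integers of degree about $\log p$

Let $K$ be a totally real number field of degree $n$ in which $p$ splits completely, and let $\mathfrak p\mid p$. Then $\mathcal O_K/\mathfrak p=\mathbb F_p$, so $\mathcal O_K$ may play the role of $\mathbb Z$. "Small" now means that all conjugates are small. A nonzero element of $\mathfrak p$ has $|\text{norm}|\ge p$, hence some conjugate of absolute value at least $p^{1/n}=e^{2\lambda}$, where $\lambda=\frac{\log p}{2n}$.

The gain is that $xy=z$ can be solved at many *hyperbolic scales*: for integers $k_1,\dots,k_n$ with $|k_i|\le\tau$ look for $x,y\in\mathcal O_K$ with $|x^{(i)}|\lesssim e^{k_i}$, $|y^{(i)}|\lesssim e^{-k_i}$. For a small example let $K=\mathbb Q(\sqrt2)$ and $\epsilon=1+\sqrt2$. Then $(\epsilon^k,\epsilon^{-k})$ solves $xy=1$ for all $k$, with $|\epsilon^k|$, $|(\epsilon^k)'|$ equal to $\epsilon^k,\epsilon^{-k}$. In general we shall not look for units. Minkowski's theorem supplies $x$ and $y$ for each admissible $k$; the products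 $xy$ have bounded conjugates, so there are at most $C^n$ of them, and by pigeonhole one value $z$ is taken very often.

The budget is as follows. If we force $\sum k_i=0$ by pairing coordinates, there are at least $\tau^{n/2}$ scales $k$. All losses will be of the form $C^n$, where $C$ depends only on $D_K^{1/n}$. So for one value $z$ there are at least $(\sqrt\tau/C)^n$ solutions with all conjugates $\lesssim e^\tau$, and at $\vartheta=1$ we shall be able to take $\tau=\lambda$. For fixed $n$, such as $n=1$, this is at most a power of $\log p$, hence $p^{o(1)}$: the failure of Section 3 again. But if $n$ is *proportional to* $\log p$, then $\lambda$ is a constant at our disposal. Choose it so large that $\sqrt\lambda\ge e^2C$. Then the count is at least $e^{2n}=p^{1/\lambda}$, a fixed power of $p$.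

**Definition.** The root discriminant of a number field $K$ of degree $n$ is $|D_K|^{1/n}$. For example, $\mathbb Q(\sqrt5)$ has root discriminant $\sqrt5$; if $K/k$ is unramified at all finite primes, then $|D_K|=|D_k|^{[K:k]}$, so $K$ and $k$ have the same root discriminant.

For every large $p$ we need totally real fields of degree comparable to $\log p$, with root discriminant bounded by an absolute constant, in which $p$ splits completely. The next two sections produce them as unramified towers.

## 5. The Golod–Shafarevich inequality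

**Proposition 3.** Let $G$ be a finite $2$-group, $d=\dim H^1(G,\mathbb F_2)$, $r=\dim H^2(G,\mathbb F_2)$, and $d\ge3$. Then $r>d^2/4$.

For instance $G=(\mathbb Z/2)^3$ has cohomology ring $\mathbb F_2[x,y,z]$, so $d=3$, $r=6>9/4$.

**Step 1: read $d$ and $r$ off a minimal resolution.** Let $A=\mathbb F_2[G]$. As $G$ is a $2$-group, $A$ is local, with maximal ideal the augmentation ideal $I$, and $I$ is nilpotent. Choosing minimal generating sets successively (first of $I$, then of the kernel, and so on) gives a free resolution of $\mathbb F_2$ in which each differential has image in $I$ times the next module, by Nakayama's lemma. Apply $\mathrm{Hom}_A(\cdot,\mathbb F_2)$: all differentials become $0$ because $I$ kills $\mathbb F_2$. So the ranks are the dimensions of $\mathrm{Ext}^i_A(\mathbb F_2,\mathbb F_2)=H^i(G,\mathbb F_2)$, and the resolution starts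
$$A^r\to A^d\xrightarrow{\ \partial\ }A\to\mathbb F_2\to0,$$
with $\partial(A^d)=I$ and the image of $A^r$ equal to $\ker\partial\subset IA^d$.

**Step 2: turn the resolution into an inequality between dimensions.** Put $c_n=\dim A/I^n$, so $c_0=0$, $c_1=1$, $c_n\le|G|$. For $n\ge1$ consider
$$(A/I^{n-1})^r\to(A/I^n)^d\to I/I^{n+1}\to0 .$$
The first map is well defined because $A^r$ maps into $IA^d$, so $I^{n-1}A^r$ maps into $I^nA^d$. The second is well defined because $\partial(I^nA^d)=I^n\cdot I=I^{n+1}$, and it is onto. Exactness in the middle: if $\partial x\in I^{n+1}=\partial(I^nA^d)$, then $x\in I^nA^d+\ker\partial$, and $\ker\partial$ is the image of $A^r$. Counting dimensions,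
$$d\,c_n\le(c_{n+1}-1)+r\,c_{n-1}\qquad(n\ge1).$$

**Step 3: sum a generating series.** For $0<t<1$ put $C(t)=\sum_{n\ge1}c_nt^n$, which converges as $c_n\le|G|$, and is positive. Multiply by $t^{n+1}$ and sum over $n\ge1$. The left side is $dtC$. On the right, $\sum_{n\ge1}c_{n+1}t^{n+1}=C-t$, $\sum_{n\ge1}t^{n+1}=\frac{t^2}{1-t}$, and $\sum_{n\ge1}c_{n-1}t^{n+1}=t^2C$. Since $t+\frac{t^2}{1-t}=\frac t{1-t}$, we get
$$dt\,C\le C-\frac t{1-t}+rt^2C,\qquad\text{so}\qquad(1-dt+rt^2)\,C(t)\ge\frac t{1-t}>0 .$$
Hence $1-dt+rt^2>0$ for all $t\in(0,1)$. Put $t=2/d<1$: $-1+4r/d^2>0$. $\square$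

## 6. Totally real fields of bounded root discriminant in which $p$ splits

Fix $\Delta$ as in Theorem 1. Choose $a,b$ to be products of two disjoint sets of $10$ primes $\equiv1\pmod4$, with $\gcd(ab,\Delta)=1$.

**Lemma 4.** Let $p\nmid2ab$ be prime. For every $n=2^l$, $l\ge1$, there is a totally real field $K$ with $[K:\mathbb Q]=n$, in which $p$ splits completely, and whose discriminant is $D_K=R^n$ with $R\in\{\sqrt a,\sqrt b,\sqrt{ab}\}$. In particular $\gcd(D_K,\Delta)=1$.

**Tools.** For a finite group $G$ and a $G$-module $X$ the Tate groups satisfy $\hat H^i=H^i$ for $i\ge1$, $\hat H^0(G,X)=X^G/N_GX$, and $\hat H^{-i}(G,X)=H_{i-1}(G,X)$ for $i\ge2$. For example, $\hat H^0(\mathbb Z/2,\mathbb Z)=\mathbb Z/2$ for the trivial action. They have long exact sequences infinite in both directions, commute with direct products of modules, vanish if $X$ is finite of order prime to $|G|$, and satisfy Shapiro's lemma: the $\hat H^i(G,\cdot)$ of a module induced from a subgroup $H$ is the $\hat H^i(H,\cdot)$ of the inducing module.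 From class field theory, with $J_L$ the ideles and $C_L=J_L/L^\times$, we use four facts.

* Open subgroups of finite index in $J_L$ containing $L^\times$ correspond to finite abelian extensions of $L$, the quotient being the Galois group. The extension is unramified at a finite place $w$ iff the subgroup contains the local units at $w$. A finite or infinite place $w$ splits completely iff the subgroup contains $L_w^\times$, and for infinite places "unramified" means "split completely".
* Unit groups of unramified Galois extensions of local fields have vanishing Tate cohomology.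
* Tate's isomorphism: if $L/k$ is Galois with group $G$, then $\hat H^i(G,\mathbb Z)\cong\hat H^{i+2}(G,C_L)$ for all $i\in\mathbb Z$.
* The $T$-units of $k$, that is, the elements that are units at all finite places outside the finite set $T$, form a group isomorphic to (roots of unity) $\times\ \mathbb Z^{r_1+r_2-1+|T|}$. For $k=\mathbb Q$, $T=\{2\}$ they are $\pm2^k$.

**Step 1: choose a quadratic field in which $p$ splits.** Since $\left(\frac ap\right)\left(\frac bp\right)\left(\frac{ab}p\right)=1$, not all three symbols are $-1$. So $p$ splits in some $k\in\{\mathbb Q(\sqrt a),\mathbb Q(\sqrt b),\mathbb Q(\sqrt{ab})\}$. As $a,b,ab$ are squarefree and $\equiv1\pmod4$, the discriminant of $k$ is $d_k=q_1\cdots q_t$ (namely $a$, $b$ or $ab$), with primes $q_i\equiv1\pmod4$ and $t\in\{10,20\}$. Let $T$ be the set of the two primes of $k$ above $p$. Let $k_T$ be the maximal pro-$2$ Galois extension of $k$ that is unramified at all places (including the infinite ones) and in which both primes of $T$ split completely. Put $G=\mathrm{Gal}(k_T/k)$.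 We claim that $G$ is infinite. **Suppose from now on that $G$ is finite**, and put $L=k_T$, a totally real field.

**Step 2: $G$ needs many generators.** Let $\Gamma=\mathbb Q(\sqrt{q_1},\dots,\sqrt{q_t})\supset k$. It is totally real of degree $2^t$. Since $q_i\equiv1\pmod4$, $\mathbb Q(\sqrt{q_i})$ is ramified only at $q_i$. So $\Gamma/\mathbb Q$ is ramified only at the $q_i$, each with ramification index $2$, and $q_i$ already has ramification index $2$ in $k$. Hence $\Gamma/k$ is unramified everywhere, with group $(\mathbb Z/2)^{t-1}$. The subfield of $\Gamma$ fixed by the two Frobenius elements at the primes of $T$ is unramified over $k$ and split at $T$, so it lies in $k_T$. Its group over $k$ has rank at least $t-3$. Therefore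
$$d:=\dim H^1(G,\mathbb F_2)=\dim\mathrm{Hom}(G,\mathbb F_2)\ge t-3\ge7 .$$

**Step 3: the $T$-class group of $L$ has odd order.** Let $U\subset J_L$ be the group of ideles that are units at all finite places not above $T$, with no condition at places above $T$ or at infinite places. Then $J_L/UL^\times=Cl_T(L)$ is the ideal class group of $L$ modulo the classes of primes above $T$, so it is finite. Suppose its order is even. Then the subgroup $UL^\times J_L^2$ is open of finite index in $J_L$ and proper; it defines a nontrivial abelian extension $L'/L$ of exponent $2$, unramified everywhere including infinite places, and totally split above $T$. The subgroup is stable under $G$, so $L'/k$ is Galois. Its degree is a power of $2$; it is unramified everywhere over $k$, and the primes of $T$ split completely in $L$ and then in $L'$. Hence $L'\subset k_T=L$, a contradiction.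

**Step 4: $U$ has no Tate cohomology.** $U$ is a direct product, over the places $v$ of $k$, of modules induced from decomposition groups. If $v\in T$ or $v\mid\infty$, the decomposition group is trivial, so the factor is induced from the trivial group and has no Tate cohomology. For every other $v$ the factor is induced from the units of an unramified local extension, and again its cohomology vanishes. So $\hat H^i(G,U)=0$ for all $i$.

**Step 5: $G$ has few relations.** Let $E_L=U\cap L^\times$ be the group of $T$-units of $L$ (units away from the places above $T$). We have exact sequences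
$$1\to E_L\to U\to UL^\times/L^\times\to1,\qquad1\to UL^\times/L^\times\to C_L\to Cl_T(L)\to1 .$$
By Step 4, the first gives $\hat H^{-1}(G,UL^\times/L^\times)\cong\hat H^0(G,E_L)$. By Step 3, $Cl_T(L)$ has odd order while $G$ is a $2$-group, so the second gives $\hat H^{-1}(G,UL^\times/L^\times)\cong\hat H^{-1}(G,C_L)$. With Tate's isomorphism for $i=-3$,
$$H_2(G,\mathbb Z)=\hat H^{-3}(G,\mathbb Z)\cong\hat H^{-1}(G,C_L)\cong\hat H^0(G,E_L)=E_{k,T}/N_{L/k}E_L,$$
where $E_L^G=E_{k,T}$ is the group of $T$-units of $k$. As $k$ is real quadratic and $|T|=2$, $E_{k,T}\cong\{\pm1\}\times\mathbb Z^3$, so $\dim H_2(G,\mathbb Z)/2\le4$. By universal coefficients, and since $H^2(G,\mathbb F_2)$ is dual to $H_2(G,\mathbb F_2)$,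
$$r:=\dim H^2(G,\mathbb F_2)=\dim H_2(G,\mathbb Z)/2+\dim\mathrm{Tor}(G^{ab},\mathbb F_2)\le4+d;$$
here $G^{ab}$ is a finite abelian $2$-group, so its $2$-torsion and its quotient modulo $2$ have the same dimension, $d$.

**Step 6: contradiction, and extraction of $K$.** Proposition 3 gives $d^2/4<r\le d+4$, so $(d-2)^2<20$ and $d\le6$, contradicting Step 2. Hence $G$ is an infinite pro-$2$ group. It has finite quotients of order at least $2^{l-1}$, and a finite $2$-group has subgroups of every index dividing its order. So $G$ has an open subgroup of index exactly $2^{l-1}$. Let $K$ be its fixed field. Then $[K:\mathbb Q]=2^l=n$. Since $K/k$ is unramified at all places, $K$ is totally real and $D_K=d_k^{[K:k]}=d_k^{n/2}=R^n$ with $R=\sqrt{d_k}$. The primes of $T$ split completely in $K\subset k_T$, and $p$ splits in $k$, so $p$ splits completely in $K$. The primes dividing $D_K$ divide $ab$, so $\gcd(D_K,\Delta)=1$. $\square$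

## 7. The lattices in $\mathbb R^{2n}$

Sections 7–9 treat $m=1$. Put
$$\rho_0=\sqrt{ab\Delta},\qquad\tau_0=(e^2\cdot12288\,\rho_0^4)^2 .$$
Note that $\tau_0\ge2\rho_0^2$, so $\tau_0$ exceeds $\log(2\rho_0)$ and $\log(2ab\Delta)$. Let $p$ be an odd prime and $\vartheta\in[1,2)$ with $(2-\vartheta)\log p\ge4\tau_0$. If $\Delta>1$, assume $p$ is inert in $\mathbb Q(\sqrt\Delta)$.

**Step 1: choose the degree and the scales.** Since $2-\vartheta\le1$, $\log p\ge4\tau_0$, so $p>2ab\Delta$ and $p\nmid2ab\Delta$. Let $l$ be the largest integer with $2^l\le(2-\vartheta)\log p/(2\tau_0)$. The right side is at least $2$, so $l\ge1$. Put $n=2^l$, so that $n\le(2-\vartheta)\log p/(2\tau_0)<2n$, and put $\lambda=\frac{\log p}{2n}$, $\tau=\lambda(2-\vartheta)$. Then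
$$p=e^{2\lambda n},\qquad\frac{\tau_0}{2-\vartheta}\le\lambda<\frac{2\tau_0}{2-\vartheta},\qquad\tau\ge\tau_0,\qquad2\lambda-\tau=\lambda\vartheta\ge\lambda\ge\tau_0. \tag{7}$$
Take $K$ and $R$ from Lemma 4 for this $n$, a prime $\mathfrak p\mid p$ of $K$ (of degree one), and put $\rho=R\sqrt\Delta$. Then $1\le\rho\le\rho_0$.

**Step 2: a ring that carries the planar form.** Let $\mathfrak o=\mathbb Z\times\mathbb Z$ if $\Delta=1$, and the ring of integers of $\mathbb Q(\sqrt\Delta)$ if $\Delta>1$. Put $\mathcal O=\mathcal O_K\otimes\mathfrak o$, $E=K\otimes\mathfrak o$.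

If $\Delta=1$, then $\mathcal O=\mathcal O_K^2$, $E=K^2$, and bar denotes the swap of the two factors. If $\Delta>1$, then $\mathbb Q(\sqrt\Delta)\not\subset K$, since otherwise $\Delta\mid D_K$. So $E=K(\sqrt\Delta)$ is a totally real field, and by coprimality of the discriminants $\mathcal O=\mathcal O_E$ and $D_E=D_K^2\Delta^n=\rho^{2n}$; bar denotes conjugation over $K$. In both cases put $\nu(u)=u\bar u$ for $u\in\mathcal O$, regarded as an element of $\mathcal O_K$. For $\Delta=1$ and $u=(x,y)$ this is $\nu(u)=xy$.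

Embed $E\subset\mathbb R^{2n}$ by $u\mapsto(u_i,u_i')_{i\le n}$, using for each real embedding of $K$ the two real coordinates above it. For $\Delta=1$ these are $u_i=x^{(i)}$, $u_i'=y^{(i)}$. Bar swaps $u_i\leftrightarrow u_i'$ (and acts so on all of $\mathbb R^{2n}$), and $\nu(u)^{(i)}=u_iu_i'$. The trace $\mathrm{Tr}=\mathrm{Tr}_{E/\mathbb Q}$ is the sum of the coordinates, so $\mathrm{Tr}(xy)$ is the standard dot product, and we use this notation for all $x,y\in\mathbb R^{2n}$. The covolume of $\mathcal O$ is $(\sqrt{D_K})^2=R^n=\rho^n$ if $\Delta=1$, and $\sqrt{D_E}=\rho^n$ if $\Delta>1$.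

**Step 3: reduction modulo $\mathfrak p$.** Let $\varphi:\mathcal O\to\mathcal O/\mathfrak p\mathcal O=\mathbb F_p\otimes\mathfrak o=:\kappa$. So $\kappa=\mathbb F_p\times\mathbb F_p$, or $\kappa=\mathbb F_{p^2}$ because $p$ is inert; bar induces the swap, respectively the Frobenius. On $\kappa\cong\mathbb F_p^2$ let $Q_0(x)=x\bar x$. This is $\mathbb H$ if $\Delta=1$ and $N$ if $\Delta>1$. Its bilinear form is $B_0(x,y)=x\bar y+\bar xy$, and
$$Q_0(\varphi(u))=\nu(u)\bmod\mathfrak p. \tag{8}$$

**Step 4: dual lattices and their shortest vectors.** Let $\mathcal O^\vee=\{\gamma\in E:\mathrm{Tr}(\gamma\mathcal O)\subset\mathbb Z\}$ and $M=\{\gamma\in E:\mathrm{Tr}(\gamma\,\mathfrak p\mathcal O)\subset\mathbb Z\}$. For orientation: in $\mathbb Q(\sqrt2)$ the dual of $\mathbb Z[\sqrt2]$ is $\frac1{2\sqrt2}\mathbb Z[\sqrt2]$, since $\mathrm{Tr}\big(\frac{(a'+b'\sqrt2)(c'+d'\sqrt2)}{2\sqrt2}\big)=a'd'+b'c'$. Since $\mathfrak p\mathcal O$ has index $p^2$ in $\mathcal O$ and $M$ is its dual lattice,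
$$\mathrm{covol}(M)=\frac1{p^2\rho^n}. \tag{9}$$

**Size facts.** Every nonzero element of $\mathfrak p\mathcal O$, of $\mathcal O^\vee$, of $M$ has a coordinate of absolute value at least
$$p^{1/n},\qquad\rho^{-1},\qquad r:=p^{-1/n}\rho^{-1}, \tag{10}$$
respectively.

*Proof.* The largest conjugate is at least the geometric mean of all conjugates, so we only need lower bounds for norms. If $\Delta=1$, the lattices are $J\times J$ with $J=\mathfrak p$, $\mathfrak d_K^{-1}$, $\mathfrak p^{-1}\mathfrak d_K^{-1}$, where $\mathfrak d_K$ is the different, of norm $D_K$. A nonzero component has $|N_{K/\mathbb Q}|\ge p,\ D_K^{-1},\ (pD_K)^{-1}$. Take $n$-th roots, using $D_K=\rho^n$. If $\Delta>1$, they are the fractional ideals $\mathfrak p\mathcal O_E$, $\mathfrak d_E^{-1}$, $(\mathfrak p\mathcal O_E)^{-1}\mathfrak d_E^{-1}$ of norms $p^2$, $\rho^{-2n}$, $p^{-2}\rho^{-2n}$. Take $2n$-th roots. $\square$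

## 8. A test function built from overlaps of cubes

We now transport a small cube in $\mathbb R^{2n}$ to a function on $\kappa$. Using overlaps of cubes rather than an indicator function has a precise advantage: the Fourier transform becomes a square integral, and Cauchy–Schwarz bounds it below by the covolume of $M$, with no need to count points of $M$ from below.

Let
$$\beta=\frac{e^{-\tau}}{8\rho},\qquad\mathcal B=[-\beta,\beta)^{2n}.$$

**Step 1: from $M$ to $\kappa$.** Let $\gamma\in M$. Since $\mathfrak p\mathcal O$ is stable under bar, $u\mapsto e^{2\pi i\mathrm{Tr}(\gamma\bar u)}$ is an additive character of $\mathcal O$ trivial on $\mathfrak p\mathcal O$, that is, a character of $\kappa$. As $B_0$ is nondegenerate, there is a unique $\alpha(\gamma)\in\kappa$ with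
$$e^{2\pi i\mathrm{Tr}(\gamma\bar u)}=\chi\big(B_0(\alpha(\gamma),\varphi(u))\big)\qquad\text{for all }u\in\mathcal O. \tag{11}$$
The map $\alpha:M\to\kappa$ is a homomorphism, and its kernel is $\mathcal O^\vee$ because bar is a bijection of $\mathcal O$. Define, with $|\cdot|$ for Lebesgue measure,
$$g(x)=\sum_{\gamma\in M,\ \alpha(\gamma)=x}|\mathcal B\cap(\mathcal B+\gamma)|,\qquad x\in\kappa .$$
Then $g\ge0$ and $g(0)>0$. Each overlap is a product of tents, $\prod(2\beta-|\gamma_i|)_+(2\beta-|\gamma_i'|)_+$.

To see what this is, imagine $K=\mathbb Q$ and $\Delta=1$ (so $n=1$, $\rho=1$). Then $\mathcal O=\mathbb Z^2$ and $M=\frac1p\mathbb Z^2$. For $\gamma=(\frac ap,\frac bp)$ we have $\mathrm{Tr}(\gamma\bar u)=\frac{au'+bu}p$ with $u=(u,u')$, so (11) gives $\alpha(\gamma)=(a,b)\bmod p$. If $\beta\le\frac14$, so that nothing wraps around, $g$ is a smoothed indicator of the integer box $|a|,|b|<2\beta p$: the choice of Section 3.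

**Step 2: the support has at most $p^\vartheta$ points.** Only $\gamma\in M\cap(-2\beta,2\beta)^{2n}$ contribute. By (10), two distinct points of $M$ differ by at least $r$ in some coordinate, so a half-open cube of side $r$ contains at most one point of $M$. By (7), $4\beta/r=\frac{e^{-\tau}}{2\rho}\cdot\rho e^{2\lambda}=\frac12e^{2\lambda-\tau}\ge1$, so $\lceil4\beta/r\rceil\le8\beta/r$. Hence
$$|\mathrm{supp}\,g|\le\lceil4\beta/r\rceil^{2n}\le(8\beta/r)^{2n}=(8\beta\rho)^{2n}p^2=e^{-2n\tau}p^2=p^\vartheta,$$
where the last equality is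
$$e^{-2n\tau}=e^{-2n\lambda(2-\vartheta)}=p^{\vartheta-2}. \tag{12}$$

**Step 3: the $L^2$ norm.** The map $\alpha$ is injective on $M\cap(-2\beta,2\beta)^{2n}$: the difference of two elements with the same image lies in $\mathcal O^\vee$ and has all coordinates of absolute value $<4\beta=\frac{e^{-\tau}}{2\rho}<\frac1\rho$, so it vanishes by (10). Thus each $g(x)$ has at most one nonzero term, $0\le g\le(2\beta)^{2n}$, and
$$\|g\|_2^2\le p^\vartheta(2\beta)^{4n}=p^\vartheta(16\beta^4)^n. \tag{13}$$

**Step 4: the Fourier transform is large at every small $u$.** Let $u\in\mathcal O$ have all coordinates of absolute value at most $1/(8\beta)=\rho e^\tau$. We bound $\widehat g(\varphi(u))$ from below. Put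
$$P(x)=\sum_{\gamma\in M}1_{\mathcal B}(x+\gamma)\,e^{2\pi i\mathrm{Tr}((x+\gamma)\bar u)},\qquad x\in\mathbb R^{2n},$$
an $M$-periodic function. Expand $|P|^2$ as a double sum over $\gamma',\gamma'+\gamma\in M$, with phase $e^{-2\pi i\mathrm{Tr}(\gamma\bar u)}$, and unfold the sum over $\gamma'$ with the integral over $\mathbb R^{2n}/M$:
$$\int_{\mathbb R^{2n}/M}|P|^2=\sum_{\gamma\in M}\int_{\mathbb R^{2n}}1_{\mathcal B}(x)1_{\mathcal B}(x+\gamma)e^{-2\pi i\mathrm{Tr}(\gamma\bar u)}dx=\sum_{\gamma\in M}|\mathcal B\cap(\mathcal B-\gamma)|\,e^{-2\pi i\mathrm{Tr}(\gamma\bar u)} .$$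
By translation $|\mathcal B\cap(\mathcal B-\gamma)|=|\mathcal B\cap(\mathcal B+\gamma)|$, and by (11) the phase is $\chi(-B_0(\alpha(\gamma),\varphi(u)))$. So the right side is exactly $\widehat g(\varphi(u))$.

On the other hand $\int_{\mathbb R^{2n}/M}P=\int_{\mathcal B}e^{2\pi i\mathrm{Tr}(x\bar u)}dx$ is a product of $2n$ integrals $\int_{-\beta}^\beta\cos(2\pi xc)\,dx$ with $|c|\le1/(8\beta)$. There $|2\pi xc|\le\pi/4$, so the integrand is at least $1/\sqrt2$ and each integral is at least $\sqrt2\,\beta$. Cauchy–Schwarz on $\mathbb R^{2n}/M$, together with (9), gives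
$$\widehat g(\varphi(u))\ge\frac{\big|\int P\big|^2}{\mathrm{covol}(M)}\ge\frac{(\sqrt2\,\beta)^{4n}}{\mathrm{covol}(M)}=p^2\rho^n(4\beta^4)^n. \tag{14}$$

## 9. Many small solutions of $\nu(u)=z$

**Step 1: the set of scales.** Let $\mathcal K$ be the set of $k\in\mathbb Z^n$ with $|k_i|\le\tau$ and $k_{2i}=-k_{2i-1}$ for $1\le i\le n/2$ ($n$ is even). Then $\sum k_i=0$ and
$$|\mathcal K|=(2\lfloor\tau\rfloor+1)^{n/2}\ge\tau^{n/2}.$$

**Step 2: one element per scale.** For each $k\in\mathcal K$ there is $u=u_k\in\mathcal O$ with $\nu(u)\ne0$ and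
$$|u_i|\le\sqrt\rho\,e^{k_i},\qquad|u_i'|\le\sqrt\rho\,e^{-k_i}\qquad(1\le i\le n). \tag{15}$$
If $\Delta>1$, this compact symmetric box has volume $(4\rho)^n=2^{2n}\mathrm{covol}(\mathcal O)$. Minkowski's theorem, in its form for compact convex bodies, gives a nonzero $u\in\mathcal O$ in it, and $\nu(u)=u\bar u\ne0$ since $E$ is a field. If $\Delta=1$, a nonzero $u=(x,y)$ might have a zero component, so treat $x$ and $y$ separately. Here $\rho=R$, and the boxes $\{|x_i|\le\sqrt R\,e^{k_i}\}$ and $\{|y_i|\le\sqrt R\,e^{-k_i}\}$ in $\mathbb R^n$ both have volume $2^nR^{n/2}=2^n\mathrm{covol}(\mathcal O_K)$, because $\sum k_i=0$ and $\mathrm{covol}(\mathcal O_K)=\sqrt{D_K}$. Minkowski gives nonzero $x,y\in\mathcal O_K$ in them; take $u=(x,y)$, so $\nu(u)=xy\ne0$.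

**Step 3: each $u$ arises from few scales.** Fix $u$ with $\nu(u)\ne0$, so no coordinate of $u$ vanishes. If $u=u_k$, then $k_i$ lies in the interval $\big[\log(|u_i|/\sqrt\rho),\ \log(\sqrt\rho/|u_i'|)\big]$, of length $\ell_i=\log(\rho/|u_iu_i'|)\ge0$. It contains at most $1+\ell_i\le e^{\ell_i}$ integers. So $u=u_k$ for at most
$$\prod_ie^{\ell_i}=\frac{\rho^n}{|N_{K/\mathbb Q}(\nu(u))|}\le\rho^n$$
values of $k$, because $\nu(u)$ is a nonzero algebraic integer. Hence there are at least $\tau^{n/2}/\rho^n$ distinct $u_k$.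

**Step 4: few values of $\nu$.** By (15), $z=\nu(u_k)\in\mathcal O_K\setminus\{0\}$ has all conjugates $u_iu_i'$ in $[-\rho,\rho]$. Distinct elements of $\mathcal O_K$ differ by at least $1$ in some coordinate, since their difference has $|\text{norm}|\ge1$. So each half-open unit cube in $\mathbb R^n$ contains at most one of them, and there are at most $(2\rho+1)^n\le(3\rho)^n$ such $z$.

**Step 5: pigeonhole.** For some $z\in\mathcal O_K\setminus\{0\}$ at least $\tau^{n/2}/(3\rho^2)^n$ distinct elements $u$ among the $u_k$ have $\nu(u)=z$. Put $j=z\bmod\mathfrak p$. By (8), $\varphi(u)\in S_j(Q_0)$ for all these $u$. Three checks remain.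

* $j\ne0$. Otherwise $p$ divides $N_{K/\mathbb Q}(z)\ne0$, so $p\le|N_{K/\mathbb Q}(z)|\le\rho^n$, i.e. $e^{2\lambda}\le\rho$. This contradicts $\lambda\ge\tau_0>\log\rho_0$.
* $\varphi$ is injective on these $u$. Otherwise the difference of two of them is a nonzero element of $\mathfrak p\mathcal O$ with all coordinates at most $2\sqrt\rho\,e^\tau$ in absolute value, so by (10) $e^{2\lambda}=p^{1/n}\le2\sqrt\rho\,e^\tau$. This contradicts $2\lambda-\tau\ge\tau_0>\log(2\sqrt\rho)$.
* All coordinates of these $u$ are at most $\sqrt\rho\,e^\tau\le\rho e^\tau$ in absolute value, so (14) applies to them.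

Thus there is $\mathcal T\subset S_j(Q_0)$ with $|\mathcal T|\ge\tau^{n/2}/(3\rho^2)^n$ such that (14) holds at every point of $\mathcal T$.

**Step 6: assemble the planar bound.** We use $|S_j(Q_0)|\le p+1\le2p$, then (13) and (14), and, by (12), $\beta^{4n}=e^{-4n\tau}(8\rho)^{-4n}=p^{2\vartheta-4}(4096\rho^4)^{-n}$:
$$\frac{\|\widehat g\|^2_{L^2(S_j)}}{\|g\|_2^2}\ge\frac{|\mathcal T|\,p^4\rho^{2n}(16\beta^8)^n}{2p\cdot p^\vartheta(16\beta^4)^n}=\frac{|\mathcal T|\,p^{3-\vartheta}\rho^{2n}\beta^{4n}}2=\frac{p^{\vartheta-1}|\mathcal T|}{2(4096\rho^2)^n}.$$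
Insert the lower bound for $|\mathcal T|$; note $3\cdot4096=12288$. Since $\tau\ge\tau_0=(e^2\cdot12288\,\rho_0^4)^2$ and $\rho\le\rho_0$,
$$\frac{\|\widehat g\|^2_{L^2(S_j)}}{\|g\|_2^2}\ge\frac{p^{\vartheta-1}}2\left(\frac{\tau^{1/2}}{12288\,\rho^4}\right)^n\ge\tfrac12\,p^{\vartheta-1}e^{2n}. \tag{16}$$
The factor $p^{\vartheta-1}$ is what a single frequency gives; $e^{2n}$ is the gain, a fixed power of $p$ for fixed $\vartheta$.

## 10. Adding hyperbolic planes: the end of the proof of Theorem 1

Now let $m\ge1$ and $\vartheta\in[m,m+1)$ with $(m+1-\vartheta)\log p\ge4\tau_0$. The aim is to pass from the plane to dimension $2m$ at no cost, by making the test function constant on a totally isotropic subspace.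

**Step 1: the planar input.** Put $\vartheta_1=\vartheta-m+1\in[1,2)$, so that $2-\vartheta_1=m+1-\vartheta$. Sections 7–9 with $\vartheta_1$ in place of $\vartheta$ give $g_0:\mathbb F_p^2\to\mathbb C$ with $|\mathrm{supp}\,g_0|\le p^{\vartheta_1}$, and $j\ne0$, satisfying (16).

**Step 2: the product function.** Up to isometry $Q(w,v,v')=Q_0(w)+v\cdot v'$ on $\mathbb F_p^2\oplus\mathbb F_p^{m-1}\oplus\mathbb F_p^{m-1}$, with $Q_0=\mathbb H$ for plus type and $Q_0=N$ for minus type. The pairing of $(w,v,v')$ with $(\omega,\eta,\eta')$ is $B_0(w,\omega)+v\cdot\eta'+v'\cdot\eta$. Put $g(w,v,v')=g_0(w)1_{v'=0}$. Then $|\mathrm{supp}\,g|\le p^{\vartheta_1+m-1}=p^\vartheta$ and $\|g\|_2^2=p^{m-1}\|g_0\|_2^2$. Summing over $v$,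
$$\widehat g(\omega,\eta,\eta')=\widehat g_0(\omega)\sum_v\chi(-v\cdot\eta')=p^{m-1}1_{\eta'=0}\,\widehat g_0(\omega) .$$

**Step 3: compare the norms.** The points of $S_j(Q)$ with $\eta'=0$ are those with $\omega\in S_j(Q_0)$ and $\eta\in\mathbb F_p^{m-1}$ arbitrary. So $\sum_{S_j(Q)}|\widehat g|^2=p^{m-1}\cdot p^{2m-2}\sum_{S_j(Q_0)}|\widehat g_0|^2$, and
$$\frac{\|\widehat g\|^2_{L^2(S_j(Q))}}{\|g\|_2^2}=\frac{p^{2m-2}|S_j(Q_0)|}{|S_j(Q)|}\cdot\frac{\|\widehat g_0\|^2_{L^2(S_j(Q_0))}}{\|g_0\|_2^2}.$$
By (4), $|S_j(Q)|=p^{2m-1}-\eta_Qp^{m-1}$ and $|S_j(Q_0)|=p-\eta_Q$, so the first factor equals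
$$\frac{p^m-\eta_Qp^{m-1}}{p^m-\eta_Q}\ge1-\frac1p\ge\frac12 .$$

**Step 4: take logarithms.** By (16), the squared ratio is at least $\frac14p^{\vartheta_1-1}e^{2n}$. Since $n\ge2$, $e^n\ge e^2>4$, so $\frac14e^{2n}\ge e^n=p^{1/(2\lambda)}$, using $\log p=2\lambda n$. Taking square roots and using $\lambda<2\tau_0/(2-\vartheta_1)$ from (7),
$$\sup_{j\ne0}\Lambda_{S_j}(\vartheta)\ge\frac{\vartheta_1-1}2+\frac1{4\lambda}\ge\frac{\vartheta-m}2+\frac{m+1-\vartheta}{8\tau_0}.$$
This is Theorem 1, since $\Phi_m(\vartheta)=\frac{\vartheta-m}2$ on $[m,m+1)$. By the deduction in Section 2, the assertion of the Problem is false for every $m\ge1$. $\square$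

## 11. Kloosterman sums, independence of $j$, and exponents just below $m$

**Part 1 of Theorem 2: the upper bound.** We estimate the kernel of the Hermitian form $\|\widehat g\|^2_{L^2(S_j)}$. Let $x\ne0$ and write $1_{S_j}(\xi)=p^{-1}\sum_s\chi(s(Q(\xi)-j))$. In $\sum_\xi1_{S_j}(\xi)\chi(B(x,\xi))$ the term $s=0$ contributes $0$, because $x\ne0$. For $s\ne0$ complete the square: $sQ(\xi)+B(x,\xi)=sQ(\xi+x/s)-Q(x)/s$. By (4),
$$\sum_{\xi\in S_j}\chi(B(x,\xi))=\eta_Q\,p^{m-1}\sum_{s\ne0}\chi\big(-js-Q(x)/s\big).$$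
If $Q(x)\ne0$ the inner sum is a Kloosterman sum, of absolute value at most $2\sqrt p$ by Weil's bound; if $Q(x)=0$ it is $-1$. So the left side is at most $2p^{m-1/2}$ in absolute value. Also $|S_j|\ge p^{2m-1}-p^{m-1}\ge\frac23p^{2m-1}$, as $p^m\ge3$.

For $g$ supported on $F$ with $|F|\le p^\vartheta$, the kernel is $|S_j|^{-1}\sum_{\xi\in S_j}\chi(-B(x-y,\xi))$ for $x,y\in F$. It equals $1$ on the diagonal and is at most $3p^{1/2-m}$ in absolute value off it. The Schur test (a Hermitian matrix has norm at most its largest absolute row sum) gives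
$$\|\widehat g\|^2_{L^2(S_j)}\le(1+3|F|p^{1/2-m})\|g\|_2^2\le4\max(1,p^{\vartheta-m+1/2})\|g\|_2^2 .$$
Plancherel, $\sum_\xi|\widehat g(\xi)|^2=p^{2m}\|g\|_2^2$, gives $\|\widehat g\|^2_{L^2(S_j)}\le\frac{p^{2m}}{|S_j|}\|g\|_2^2\le\frac32p\|g\|_2^2$. Taking the smaller of the two bounds, $\Lambda_{S_j}(\vartheta)\le\Psi_m(\vartheta)+\log_p2$.

If $\vartheta\le m-\frac12$, then $\Psi_m(\vartheta)=0=\Phi_m(\vartheta)$; if $\vartheta\ge m+1$, both equal $\frac12$. Since $\log_p2\to0$, (3) holds uniformly on these two intervals. On $[m,m+1)$ we have $\Psi_m-\Phi_m=\min\{\frac14,\frac{m+1-\vartheta}2\}$, which gives the upper bound in (5); the lower bound is Theorem 1.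

**Part 2: independence of $j$.** For $c\in\mathbb F_p^\times$ the forms $cQ$ and $Q$ have the same dimension $2m$, and their discriminants differ by the square $c^{2m}$, so they are isometric. Hence there is a linear bijection $A$ with $Q(A\xi)=cQ(\xi)$, and $A(S_j)=S_{cj}$. Let $A^*$ be the $B$-adjoint of $A$, that is, $B(x,A\xi)=B(A^*x,\xi)$; it is bijective. Then
$$\widehat g(A\xi)=\sum_xg(x)\chi(-B(A^*x,\xi))=\widehat{g\circ(A^*)^{-1}}(\xi),$$
so $\|\widehat g\|_{L^2(S_{cj})}=\|\widehat{g\circ(A^*)^{-1}}\|_{L^2(S_j)}$. As $g\mapsto g\circ(A^*)^{-1}$ is a bijection preserving support sizes and $\|\cdot\|_2$, we get $\Lambda_{S_{cj}}=\Lambda_{S_j}$.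

**Part 3: exponents just below $m$.** The idea is to cut a good set of size $p^m$ into pieces. Let $N(F)$ be the norm of $g\mapsto\widehat g|_{S_j}$ on $L^2(F)$. If $F=\bigsqcup F_i$ and $g$ is supported on $F$, then $\|\widehat g\|_{L^2(S_j)}\le\sum_iN(F_i)\|g1_{F_i}\|_2$, so by Cauchy–Schwarz $N(F)^2\le\sum_iN(F_i)^2$. Let $m-2c_0<\vartheta\le m$; then $\vartheta>0$, as $c_0\le\frac18$. Take $F$ with $|F|\le p^m$ and $N(F)=p^{\Lambda_{S_j}(m)}$, which exists because there are finitely many sets. Split $F$ into pieces of size at most $p^\vartheta$; since $\lfloor y\rfloor\ge y/2$ for $y\ge1$, the number of pieces needed is at most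
$$\left\lceil\frac{p^m}{\lfloor p^\vartheta\rfloor}\right\rceil\le2p^{m-\vartheta}+1\le3p^{m-\vartheta}.$$
Some piece has $N(F_i)^2\ge N(F)^2/(3p^{m-\vartheta})$, so
$$\Lambda_{S_j}(\vartheta)\ge\Lambda_{S_j}(m)-\frac{m-\vartheta}2-\tfrac12\log_p3 .$$
Theorem 1 at $\vartheta=m$, where its hypothesis reads $p\ge e^{4\tau_0}$, gives $\sup_j\Lambda_{S_j}(m)\ge c_0$, and Part 3 follows. $\square$

**The range of failure for plus type.** Here $c_0=c_0(1)$. For $\vartheta\in[m,m+1)$ take $\varepsilon=\frac12c_0(m+1-\vartheta)$: Theorem 1 violates (3) at $\vartheta$ for all $p$ with $(m+1-\vartheta)\log p\ge4\tau_0$. For $\vartheta\in(m-2c_0,m)$ take $\varepsilon=\frac12\big(c_0-\frac{m-\vartheta}2\big)>0$: Part 3 gives $\sup_j\Lambda_{S_j}(\vartheta)\ge2\varepsilon-\frac12\log_p3>\varepsilon$ for all large $p$, while $\Phi_m(\vartheta)=0$. With Part 1, this proves the consequences stated after Theorem 2.
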